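# Operators from $C[0,1]$ and from $c_0$ into an injective space

Scalars are real or complex throughout. For Banach spaces $X,Y$, $\mathfrak L(X,Y)$ is the Banach space of bounded linear operators with the operator norm, $X\cong Y$ means linearly isomorphic, and "$E$ embeds in $F$" means that $E$ is isomorphic to a closed subspace of $F$. We write $\ell_\infty(Y)$ for the space of bounded sequences in $Y$, and $(\oplus_n E_n)_\infty$ for the $\ell_\infty$-sum. All arguments are in ZFC.

## 1. Targets isomorphic to their own $\ell_\infty$-sum

**Definition.** A Banach space $Z$ is an $\mathcal L_\infty$-space (in the sense of Lindenstrauss and Pełczyński) if there is $\lambda\ge1$ such that every finite-dimensional subspace $E\subset Z$ is contained in a finite-dimensional subspace $F\subset Z$ with Banach–Mazur distance $d(F,\ell_\infty^{\dim F})\le\lambda$.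

All spaces $C(K)$, $K$ compact Hausdorff, are $\mathcal L_\infty$-spaces (Lindenstrauss–Pełczyński). Let us check $c_0$ by hand. Let $E\subset c_0$ be finite-dimensional and nonzero, and let $P$ be the projection onto the first $N$ coordinates, with $N$ so large that $\|x-Px\|\le\varepsilon\|x\|$ on $E$, where $\frac{\varepsilon}{1-\varepsilon}\dim E\le1$. Then $\|Px\|\ge(1-\varepsilon)\|x\|$ on $E$. Let $R$ be a projection of $\ell_\infty^N$ onto $P(E)$ of norm at most $\dim E$ (it exists by Auerbach's lemma), and put $Wv=v+(I-P)(P|_E)^{-1}Rv$ for $v\in\ell_\infty^N$. The first $N$ coordinates of $Wv$ are $v$, and the tail has norm at most $\frac{\varepsilon}{1-\varepsilon}\dim E\,\|v\|\le\|v\|$. So $W$ is an isometry, and $W(Px)=x$ for $x\in E$. Hence $E\subset W(\ell_\infty^N)$.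

A space $Y$ is *complemented in its bidual* if there is a bounded projection of $Y^{**}$ onto the canonical copy of $Y$. Every dual space $Y=G^*$ has this property (restrict functionals on $G^{**}$ to $G$). So does every *injective* space, meaning a $Y$ such that every operator into $Y$ from a subspace $E\subset F$ extends to $F$: extend $\mathrm{id}_Y$ to $Y^{**}$. If the extension can always be taken with the same norm, $Y$ is $1$-injective.

T. Kiwerski and J. Tomaszewski, "On the isomorphism of the spaces $\mathcal{k}$ and $\mathcal{K}$", arXiv:2610.34421 (2026), is the source of the following problem. Let $X$ be a separable $\mathcal L_\infty$-space and $Y$ an $\mathcal L_\infty$-space complemented in its bidual, both infinite-dimensional. Is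
$$\mathfrak L(X,Y)\cong\mathfrak L(c_0,Y)\,?\tag{1}$$
In words: does the operator space forget which separable $\mathcal L_\infty$-space is the domain?

The simplest infinite-dimensional target is $Y=\ell_\infty$. An operator $T:X\to\ell_\infty$ is a bounded sequence of functionals, so $\mathfrak L(X,\ell_\infty)=\ell_\infty(X^*)$. With $X=C[0,1]$, (1) asks whether $\ell_\infty(C[0,1]^*)\cong\ell_\infty(\ell_1)$. The answer is yes. What makes it work is only that $\ell_\infty\cong\ell_\infty(\ell_\infty)$.

**Theorem 1.** Let $Y$ be a Banach space complemented in $Y^{**}$ with $Y\cong\ell_\infty(Y)$. Then $\mathfrak L(X,Y)\cong\mathfrak L(c_0,Y)$ for every infinite-dimensional separable $\mathcal L_\infty$-space $X$. This applies to $\ell_\infty(\Gamma)$ ($\Gamma$ infinite) and to infinite-dimensional $L_\infty(\mu)$, $\mu$ $\sigma$-finite.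

*Proof.* Let $Q:Y^{**}\to Y$ be a bounded projection. Using a dense sequence in $X$ and the definition, choose inductively finite-dimensional $F_1\subset F_2\subset\cdots$ in $X$ with dense union and $d(F_n,\ell_\infty^{m_n})\le\lambda$, $m_n\to\infty$. Fix isomorphisms $v_n:F_n\to\ell_\infty^{m_n}$ with $\|v_n\|\,\|v_n^{-1}\|\le\lambda$ (the distance is attained in finite dimensions).

**Step (a).** *We cut an operator into finite-dimensional pieces: $\mathfrak L(X,Y)$ is isomorphic to a complemented subspace of $(\oplus_n\mathfrak L(F_n,Y))_\infty$.* Let $\iota T=(T|_{F_n})_n$. It is an isometry because $\bigcup F_n$ is dense. In the other direction, let $(T_n)$ be bounded with $T_n\in\mathfrak L(F_n,Y)$, and let $\mathcal U$ be a free ultrafilter on $\mathbb N$. For $x\in\bigcup F_n$, the vector $T_nx$ is defined for all large $n$. Put $\tilde Tx=w^*\text{-}\lim_{\mathcal U}T_nx\in Y^{**}$. Then $\tilde T$ is linear, of norm at most $\sup\|T_n\|$, and extends to $X$. Put $R((T_n))=Q\tilde T$. If $T_n=T|_{F_n}$, then $\tilde T=T$ takes values in $Y$, so $R\iota=\mathrm{id}$, and $\iota R$ is a projection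 onto the range of $\iota$.

**Step (b).** *$\mathfrak L(X,Y)$ is isomorphic to a complemented subspace of $\mathfrak L(c_0,Y)$.* By means of $v_n$, $\mathfrak L(F_n,Y)$ is isomorphic to $\mathfrak L(\ell_\infty^{m_n},Y)$ with constant $\lambda$. Let $P_m$ be the projection of $c_0$ onto its first $m$ coordinates, with range $\ell_\infty^m$. Then $T\mapsto TP_m$ embeds $\mathfrak L(\ell_\infty^m,Y)$ isometrically in $\mathfrak L(c_0,Y)$, and $S\mapsto S|_{\ell_\infty^m}$ is a left inverse of norm at most one. Since the constants are uniform, $(\oplus_n\mathfrak L(F_n,Y))_\infty$ is isomorphic to a complemented subspace of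
$$\ell_\infty(\mathfrak L(c_0,Y))=\mathfrak L(c_0,\ell_\infty(Y))\cong\mathfrak L(c_0,Y),\tag{2}$$
where the equality sends $(T_n)$ to $x\mapsto(T_nx)_n$. Now use (a).

**Step (c).** *$\mathfrak L(c_0,Y)$ is isomorphic to a complemented subspace of $\mathfrak L(X,Y)$.* Step (a) applied to $c_0$ and the subspaces $\ell_\infty^m$ shows that $\mathfrak L(c_0,Y)$ is isomorphic to a complemented subspace of $(\oplus_m\mathfrak L(\ell_\infty^m,Y))_\infty$. Extending the coordinates of $v_n$ by Hahn–Banach gives $\bar v_n:X\to\ell_\infty^{m_n}$ with $\|\bar v_n\|=\|v_n\|$. Given $m$, take $n$ with $m_n\ge m$. Let $i_m:\ell_\infty^m\to X$ be the inclusion into $\ell_\infty^{m_n}$ followed by $v_n^{-1}$, and let $\pi_m:X\to\ell_\infty^m$ be $\bar v_n$ followed by the coordinate projection. Then $\pi_mi_m=\mathrm{id}$ and $\|\pi_m\|\,\|i_m\|\le\lambda$. After scaling, $\|\pi_m\|\le\lambda$ and $\|i_m\|\le1$. So $T\mapsto T\pi_m$ embeds $\mathfrak L(\ell_\infty^m,Y)$ in $\mathfrak L(X,Y)$ with left inverse $S\mapsto Si_m$, with uniform bounds. Hence $(\oplus_m\mathfrak L(\ell_\infty^m,Y))_\infty$ is isomorphic to a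 complemented subspace of $\ell_\infty(\mathfrak L(X,Y))=\mathfrak L(X,\ell_\infty(Y))\cong\mathfrak L(X,Y)$.

**Step (d).** *We conclude by Pełczyński's decomposition method.* Put $E=\mathfrak L(X,Y)$ and $F=\mathfrak L(c_0,Y)$. We have seen $E\cong\ell_\infty(E)$, $F\cong\ell_\infty(F)$, $E\cong F\oplus A$ and $F\cong E\oplus B$ for some $A,B$. Then
$$E\cong\ell_\infty(E)\cong\ell_\infty(F)\oplus\ell_\infty(A)\cong F\oplus\ell_\infty(F)\oplus\ell_\infty(A)\cong F\oplus\ell_\infty(E)\cong F\oplus E,$$
and symmetrically $F\cong E\oplus F$. So $E\cong F$.

**Step (e).** *We check the two classes of examples.* Both consist of dual spaces, since $\ell_\infty(\Gamma)=\ell_1(\Gamma)^*$ and $L_\infty(\mu)=L_1(\mu)^*$, so they are complemented in their biduals. A bijection $\Gamma\to\Gamma\times\mathbb N$ gives $\ell_\infty(\Gamma)\cong\ell_\infty(\ell_\infty(\Gamma))$. For $\mu$ $\sigma$-finite, Maharam's theorem gives $L_\infty(\mu)=W\oplus\ell_\infty(\Gamma_0)$ with $\Gamma_0$ countable (the atoms) and $W$ an $\ell_\infty$-sum of spaces $L_\infty(\{0,1\}^\kappa)$, $\kappa$ infinite. Take distinct $i_1,i_2,\dots\in\kappa$.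 Up to a null set, the sets $\{t:t(i_1)=\dots=t(i_{n-1})=0,\ t(i_n)=1\}$ partition $\{0,1\}^\kappa$, and each, with normalized measure, is a copy of $\{0,1\}^{\kappa\setminus\{i_1,\dots,i_n\}}$, hence of $\{0,1\}^\kappa$. So $L_\infty(\{0,1\}^\kappa)\cong\ell_\infty(L_\infty(\{0,1\}^\kappa))$ isometrically, and therefore $W\cong\ell_\infty(W)$. If $W\ne0$, a complemented line in $W$ gives a complemented copy of $\ell_\infty$ in $\ell_\infty(W)\cong W$. Write $W\cong\ell_\infty\oplus W'$. As $\ell_\infty\oplus\ell_\infty(\Gamma_0)\cong\ell_\infty$, we get $L_\infty(\mu)\cong W$. If $W=0$, then $\Gamma_0$ is infinite and $L_\infty(\mu)\cong\ell_\infty$. $\square$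

What changes for a general $Y$? Step (a) never used $Y\cong\ell_\infty(Y)$. Without this hypothesis, (b) still places $\mathfrak L(X,Y)$ in $\mathfrak L(c_0,\ell_\infty(Y))$, but the last isomorphism in (2) is gone. So a counterexample must have $Y\not\cong\ell_\infty(Y)$.

## 2. The obstruction that one point sees

Consider the smallest target, the scalar field. It is finite-dimensional, so it is excluded from the problem, but it shows what could go wrong. There (1) reads $X^*\cong\ell_1$, and for $X=C[0,1]$ this is false. One reason is the **Schur property** of $\ell_1$: every weakly null sequence in $\ell_1$ is norm null. In $C[0,1]^*$ take $\rho_j=r_j\,dt$ with $r_j$ the Rademacher functions ($r_j=\pm1$, orthonormal in $L_2[0,1]$) and $dt$ Lebesgue measure. Then $\|\rho_j\|=1$ and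
$$\Big\|\sum a_j\rho_j\Big\|=\Big\|\sum a_jr_j\Big\|_{L_1}\le\Big\|\sum a_jr_j\Big\|_{L_2}=\Big(\sum|a_j|^2\Big)^{1/2}.\tag{3}$$
So $e_j\mapsto\rho_j$ extends to an operator on $\ell_2$, hence $\rho_j\to0$ weakly but not in norm. No space with the Schur property contains an isomorphic copy of $C[0,1]^*$.

For $Y=C(K)$, an operator $S\in\mathfrak L(Z,C(K))$ is a family of functionals $S_k=S^*\delta_k\in Z^*$ $(k\in K)$, depending weak*-continuously on $k$, with $\|S\|=\sup_k\|S_k\|$. The function
$$k\mapsto\|S_k\|=\sup_{\|z\|\le1}|(Sz)(k)|\tag{4}$$
is lower semicontinuous, as a supremum of continuous functions. For $Y=\ell_\infty$ the one-point obstruction is washed out. We look for a $K$ for which it survives.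

**Definition.** A compact Hausdorff space $K$ is *extremally disconnected* if the closure of every open set is open.

For example $\beta\mathbb N$ is extremally disconnected; $\mathbb N\cup\{\infty\}$ is not, since the closure of the even numbers adds the point $\infty$ and is not open. In such a $K$ the clopen sets form a base: if $k\in O$ with $O$ open, take an open $O'\ni k$ with $\overline{O'}\subset O$. If $K$ is extremally disconnected, then $C(K)$ is $1$-injective (Nachbin–Goodner–Kelley; Hasumi for complex scalars).

**Theorem 2.** There is an infinite extremally disconnected compact Hausdorff space $K_0$ with the following property. Let $X$ be a Banach space for which there are $\rho_j\in X^*$ $(j\ge1)$ and $C<\infty$ with $\|\rho_j\|=1$ and $\|\sum a_j\rho_j\|\le C(\sum|a_j|^2)^{1/2}$ for all finite scalar sequences. Let $Z$ be a separable Banach space whose dual has the Schur property. Then $\mathfrak L(X,C(K_0))$ does not embed in $\mathfrak L(Z,C(K_0))$.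

**Corollary 3.** For the $1$-injective space $Y_0=C(K_0)$, the space $\mathfrak L(C[0,1],Y_0)$ does not embed in $\mathfrak L(c_0,Y_0)$. In particular they are not isomorphic, and the answer to (1) is no in general.

*Proof from Theorem 2.* Take the $\rho_j$ of (3); $c_0$ is separable and $c_0^*=\ell_1$ has the Schur property. The hypotheses of the problem hold: $C[0,1]$ is a separable infinite-dimensional $\mathcal L_\infty$-space, and $C(K_0)$ is an infinite-dimensional $\mathcal L_\infty$-space which is $1$-injective, hence complemented in its bidual. $\square$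

Combined with Theorem 1, this gives $C(K_0)\not\cong\ell_\infty(C(K_0))$. The same space $K_0$ detects which domains behave like $c_0$ for all targets $C(K)$.

**Theorem 4.** For an infinite-dimensional separable $\mathcal L_\infty$-space $X$ the following are equivalent:

1. $X^*$ is separable (equivalently $X^*\cong\ell_1$);
2. $\mathfrak L(X,C(K))\cong\mathfrak L(c_0,C(K))$ for every extremally disconnected compact $K$;
3. $\mathfrak L(X,C(K_0))$ embeds in $\mathfrak L(c_0,C(K_0))$.

Note the range of condition 2: it concerns targets of the form $C(K)$ with $K$ extremally disconnected. For other targets complemented in their bidual, Theorem 4 says nothing.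

## 3. Embeddings that commute with multiplication

Suppose first that $\Phi:\mathfrak L(C[0,1],C(K))\to\mathfrak L(c_0,C(K))$ is bounded, linear and $C(K)$-linear: $\Phi(fT)=f\,\Phi(T)$, where $(fT)(x)=f\cdot Tx$. Let $K$ be any nonempty extremally disconnected compact space. *Then $\Phi$ is not bounded below.*

For $f\in C(K)$ and $\rho\in X^*$ let $f\otimes\rho$ be the operator $x\mapsto\rho(x)f$; its norm is $\|f\|\,\|\rho\|$. Suppose $\|\Phi T\|\ge c\|T\|$ with $c>0$, and put $S^{(j)}=\Phi(1\otimes\rho_j)$. For every nonempty clopen $u$ we have $1_uS^{(j)}=\Phi(1_u\otimes\rho_j)$, of norm at least $c$. So $\sup_{k\in u}\|S^{(j)}_k\|\ge c$, and the set $O_j=\{k:\|S^{(j)}_k\|>c/2\}$, open by (4), meets every nonempty clopen $u$. It is open and dense. By the Baire category theorem there is $k\in\bigcap_jO_j$. Now $\sum a_je_j\mapsto\big(\Phi(1\otimes\sum a_j\rho_j)\big)_k$ extends to a bounded operator $\ell_2\to\ell_1$ by (3). It maps $e_j$ to $S_k^{(j)}$, of norm larger than $c/2$. But $e_j\to0$ weakly, so its image tends weakly to $0$, hence in norm by the Schur property. This is a contradiction.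

For a general $\Phi$ the argument stops at one place: $\Phi(1_u\otimes\rho_j)$ need not vanish outside $u$. And it must stop, since for $K=\beta\mathbb N$ Theorem 1 provides an isomorphism. Without locality, the sets where the $S^{(j)}$ are large may be disjoint for different $j$, and no single point sees them all.

We do not need full locality. It would be enough, at stage $j$, to find *some* nonempty clopen $u_j$ such that $\Phi(1_{u_j}\otimes\rho_j)$ lives inside an open set chosen at stage $j-1$. Because $Z$ is separable, this involves countably many operators from $C(K)$ to $C(K)$.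

**Definition.** A compact Hausdorff space $K$ has property (R) if for every nonempty open $V\subset K$ and every sequence $U_1,U_2,\dots$ of bounded operators on $C(K)$ there is a nonempty clopen $u\subset K$ with $U_i(1_u)=0$ on $K\setminus V$ for all $i$.

A one-point space has (R) trivially. The space $\beta\mathbb N$ (with $\mathbb N=\{0,1,\dots\}$) fails (R): let $V=\{0\}$ and let $U$ be the right shift of $\ell_\infty=C(\beta\mathbb N)$. If $U(1_u)$ vanishes off $\{0\}$, then $u\cap\mathbb N=\emptyset$, so $u=\emptyset$. More generally, a zero-dimensional $K$ with (R) has no homeomorphism $h\ne\mathrm{id}$. Indeed, choose a nonempty clopen $V$ with $h(V)\cap V=\emptyset$ and apply (R) to $U_1f=f$, $U_2f=f\circ h$: we get $u\subset V$ and $h^{-1}(u)\subset V$, so $u\subset V\cap h(V)=\emptyset$. So (R) is a rigidity property, and an infinite $K$ with (R) has to be built on purpose.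

**Lemma 5.** Let $K$ be a nonempty compact Hausdorff space with (R), and let $X,\rho_j,C,Z$ be as in Theorem 2. Then $\mathfrak L(X,C(K))$ does not embed in $\mathfrak L(Z,C(K))$.

*Proof.* Suppose $\Phi:\mathfrak L(X,C(K))\to\mathfrak L(Z,C(K))$ is bounded, linear, and $\|\Phi T\|\ge c\|T\|$ with $c>0$. Let $(z_i)$ be dense in $Z$, and let $U_{j,i}(f)=\Phi(f\otimes\rho_j)(z_i)$. These are bounded operators on $C(K)$.

**Step 1.** *We choose nested open sets in which the images are large.* Let $V_0=K$. Given a nonempty open $V_{j-1}$, (R) provides a nonempty clopen $u_j$ with $U_{j,i}(1_{u_j})=0$ off $V_{j-1}$ for all $i$. Put $S^{(j)}=\Phi(1_{u_j}\otimes\rho_j)$. For $k\notin V_{j-1}$ the functional $S^{(j)}_k$ vanishes at every $z_i$, so $S^{(j)}_k=0$. Also $\|S^{(j)}\|\ge c\,\|1_{u_j}\otimes\rho_j\|=c$. By (4), $\{k:\|S^{(j)}_k\|>c/2\}$ is a nonempty open subset of $V_{j-1}$. Choose a nonempty open $V_j$ whose closure is contained in it.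

**Step 2.** *We find one point that sees all $S^{(j)}$.* The sets $\overline{V_j}$ $(j\ge1)$ are nonempty, compact and decreasing. Pick $k$ in their intersection. Then $\|S_k^{(j)}\|>c/2$ for all $j\ge1$.

**Step 3.** *We contradict the Schur property.* For finite scalar sequences,
$$\Big\|\sum_ja_j1_{u_j}\otimes\rho_j\Big\|=\sup_{k'\in K}\Big\|\sum_{j:\,k'\in u_j}a_j\rho_j\Big\|\le C\Big(\sum|a_j|^2\Big)^{1/2},$$
because omitting terms only decreases the right-hand side. So $e_j\mapsto1_{u_j}\otimes\rho_j$ extends to a bounded $J:\ell_2\to\mathfrak L(X,C(K))$, and $a\mapsto(\Phi Ja)_k$ is a bounded operator $\ell_2\to Z^*$. It maps the weakly null sequence $(e_j)$ to $(S^{(j)}_k)_j$, which is therefore weakly null, hence norm null. This contradicts Step 2. $\square$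

It remains to find an infinite extremally disconnected $K_0$ with (R). The rest of the proof of Theorem 2 concerns only operators on $C(K_0)$.

## 4. A coordinate that switches compatibility

Operators on $C(K)$ respect disjointness in one quantitative sense. If $u_1,\dots,u_L\subset K$ are disjoint clopen sets and $U$ is an operator on $C(K)$, then for every $k\in K$
$$\sum_{i=1}^L|U(1_{u_i})(k)|\le\|U\|.\tag{5}$$
Indeed, for suitable unimodular $s_i$ the left side is $U(\sum s_i1_{u_i})(k)$, and $\|\sum s_i1_{u_i}\|\le1$.

A first attempt at (R) for one operator $U$ is to take many disjoint clopen sets $u_\xi$ and hope that one of them satisfies $U(1_{u_\xi})=0$ off $V$. If all fail, with the same bound $1/m$, there are nonempty open sets $O_\xi\subset K\setminus V$ with $|U(1_{u_\xi})|>1/m$ on $O_\xi$. If more than $m\|U\|$ of the sets $O_\xi$ had a common point, (5) would be violated. But nothing forces them to meet: for the shift on $\beta\mathbb N$ and $u_n=\{n\}$ we have $O_n=\{n+1\}$. Conversely, in a Cantor cube $\{0,1\}^I$ one easily makes the $O_\xi$ meet, but then the sets $u_\xi$ tend to meet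 as well, if they are defined by conditions of the same kind.

We need *the $u_\xi$ disjoint and the $O_\xi$ meeting*. The only difference between them is that $u_\xi$ can be placed in $V$, while $O_\xi$ is outside $V$. So let one coordinate of the point, say $g(\sigma)\in\{0,1\}$, decide which pairs of conditions are compatible. Attach to $\sigma$ new coordinates $\tau_\xi$, and a color $c(\tau_\xi,\tau_\eta)\in\{0,1\}$ to each pair. Decree that $g(\tau_\xi)=g(\tau_\eta)=1$ is allowed only if $c(\tau_\xi,\tau_\eta)=g(\sigma)$. If $V$ is the half $g(\sigma)=0$ and $u_\xi=\{g(\sigma)=0,\ g(\tau_\xi)=1\}$, then a pair of color $1$ gives disjoint sets $u_\xi,u_\eta$, while in the half $g(\sigma)=1$ the same pair causes no conflict. Two tasks follow. Every coordinate must serve as a switch, because (R) concerns every $V$; this leads to a tree. And among any "large" set of indices we must find $L$ of them with pairwise color $j$, for either value of $j$, while the finitely many other coordinates in the descriptions of the $O_\xi$ also fit together; this is a property of the coloring.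

We use $c=1$ or $c=0$ according to whether two orders agree: give each $\tau$ a pair of reals $(x_\tau,y_\tau)$ and let the color of $\tau,\tau'$ be $1$ if and only if $x$ and $y$ order them in the same way. An arbitrary choice is useless (if $x_\tau=y_\tau$ for all $\tau$, all colors are $1$). The reals must be such that every large family of tuples realizes every order pattern.

## 5. Reals realizing all order patterns

Let $\mathfrak c=2^{\aleph_0}$ and $\theta=\mathrm{cf}(\mathfrak c)$, the least length of a cofinal map into $\mathfrak c$. The cardinal $\theta$ is regular, and it is uncountable by König's theorem. Hence a union of countably many sets of size $<\theta$ has size $<\theta$, and a set of size $\theta$ split into countably many pieces has a piece of size $\theta$. Passing to a subset of size $\theta$ will be called *thinning*. (We use $\theta$ and not $\mathfrak c$ because $\mathfrak c$ may be singular.)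

The construction is after Todorcevic. Look first at pairs. Let $A\subset\mathbb R^2$ be a set of $\theta$ disjoint pairs of our reals, and suppose we want $a^1,a^2\in A$ with $a^1_1<a^2_1$ and $a^1_2>a^2_2$. Let $F=\overline A$, and suppose we know that for most $a\in A$ the section $\{y:(a_1,y)\in F\}$ is infinite. Then there are rational intervals $J_1<J_2$ which meet the section over $a_1$ for two different $a$, say with first entries $s<s'$. Pick $(s,y)\in F$ with $y\in J_2$ and $(s',y')\in F$ with $y'\in J_1$. Points of $A$ close to these two are as required. So we want the second entry of most pairs to avoid every *finite* section of every closed set. This is a diagonalization.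

**Lemma 6.** There are distinct reals $e_\alpha$ $(\alpha<\theta)$ such that the following holds. Let $d,L\ge1$. Let $A\subset\mathbb R^d$, $|A|=\theta$, consist of $d$-tuples with distinct entries from $\{e_\alpha\}$, different tuples having no common entries. Let $\varrho_1,\dots,\varrho_d$ be permutations of $\{1,\dots,L\}$. Then there are $a^1,\dots,a^L\in A$ such that, for all $k,i,i'$,
$$a^i_k<a^{i'}_k\iff\varrho_k(i)<\varrho_k(i').\tag{6}$$

*Proof.* **Step 1.** *We choose the reals.* Let $\alpha\mapsto c_\alpha$ be a nondecreasing cofinal map $\theta\to\mathfrak c$, and let $\{F_\nu:\nu<\mathfrak c\}$ list all closed subsets of all $\mathbb R^m$, $m\ge2$ (there are $\mathfrak c$ of them). Choose $e_\alpha$ recursively such that $e_\alpha\ne e_\beta$ for $\beta<\alpha$, and such that whenever $\nu<c_\alpha$, $F_\nu\subset\mathbb R^m$, $\beta_1,\dots,\beta_{m-1}<\alpha$ and the section $\{z:(e_{\beta_1},\dots,e_{\beta_{m-1}},z)\in F_\nu\}$ is finite, $e_\alpha$ is not in this section. At stage $\alpha$ there are $|c_\alpha|<\mathfrak c$ indices $\nu$, and the number of finite sequences below $\alpha$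 is at most $\max(|\alpha|,\aleph_0)<\mathfrak c$. Each relevant section is finite, so fewer than $\mathfrak c$ reals are forbidden.

**Step 2.** *We order the coordinates by age.* Given $A$, write $a_k=e_{\alpha_k(a)}$. There are finitely many possible orders of $\alpha_1(a),\dots,\alpha_d(a)$, so after thinning the order is the same for all $a\in A$. Permuting the coordinates, and the $\varrho_k$ with them, we may assume $\alpha_1(a)<\dots<\alpha_d(a)$ for all $a\in A$.

**Step 3.** *We descend from dimension $d$ to dimension $1$, keeping room for $L$ choices in each coordinate.* Let $F^d=\overline A$ and $A_d=A$. Suppose $m\ge2$, $F^m\subset\mathbb R^m$ is closed, $A_m\subset A$, $|A_m|=\theta$, and $(a_1,\dots,a_m)\in F^m$ for $a\in A_m$. Let $F^m=F_\nu$ and pick $\alpha<\theta$ with $\nu<c_\alpha$. Different tuples have no common entries, so $a\mapsto\alpha_m(a)$ is injective, and all but fewer than $\theta$ of the $a\in A_m$ have $\alpha_m(a)\ge\alpha$. For these $a$ we have $\nu<c_\alpha\le c_{\alpha_m(a)}$, the section of $F^m$ over $(a_1,\dots,a_{m-1})$ contains $a_m=e_{\alpha_m(a)}$, and $\alpha_1(a),\dots,\alpha_{m-1}(a)<\alpha_m(a)$.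 By the choice of $e_{\alpha_m(a)}$, the section cannot be finite. So there are disjoint compact intervals $J_1<\dots<J_L$ with rational endpoints, each meeting the section. There are countably many choices of such intervals, so some $A_{m-1}\subset A_m$ of size $\theta$ has the same intervals $J^m_1<\dots<J^m_L$. Put
$$F^{m-1}=\{z\in\mathbb R^{m-1}:\ \forall i\le L\ \exists y\in J^m_i\ \ (z,y)\in F^m\}.$$
It contains $(a_1,\dots,a_{m-1})$ for $a\in A_{m-1}$. It is closed: if $z^{(t)}\to z$ with $z^{(t)}\in F^{m-1}$ and $y^{(t)}\in J_i^m$ are witnesses, a subsequence of $(y^{(t)})$ converges in the compact interval $J_i^m$, and its limit is a witness for $z$.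

**Step 4.** *We climb back and read off the pattern.* The set $F^1$ contains the $\theta$ distinct points $a_1$, $a\in A_1$. Choose $z_1^1,\dots,z_1^L\in F^1$ with $z^i_1<z^{i'}_1\iff\varrho_1(i)<\varrho_1(i')$. Then, for $m=2,\dots,d$ in turn, the definition of $F^{m-1}$ lets us choose $z^i_m\in J^m_{\varrho_m(i)}$ with $(z^i_1,\dots,z^i_m)\in F^m$. Since $J_1^m<\dots<J_L^m$, also $z^i_m<z^{i'}_m\iff\varrho_m(i)<\varrho_m(i')$. The points $z^i$ belong to $F^d=\overline A$. The pattern consists of finitely many strict inequalities, so it persists for suitable $a^i\in A$ close to $z^i$, which proves (6). $\square$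

We also need the $\Delta$-system lemma, with its short proof.

**Lemma 7.** Let $(D_\xi)_{\xi\in Z}$ be finite sets, $|Z|=\theta$. After thinning $Z$ there is a set $D$ with $D_\xi\cap D_\eta=D$ for all $\xi\ne\eta$ in $Z$.

*Proof.* Thin so that all $D_\xi$ have the same size $N$, and use induction on $N$; $N=0$ is clear. If some point lies in $D_\xi$ for $\theta$ many $\xi$, thin to these, remove the point, apply the induction hypothesis and put the point back. Otherwise every point lies in fewer than $\theta$ of the $D_\xi$. Then choose recursively $\theta$ indices with pairwise disjoint $D_\xi$: at each stage fewer than $\theta$ points have been used, and by regularity fewer than $\theta$ indices $\xi$ have $D_\xi$ meeting the set of used points. Here $D=\emptyset$. $\square$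

## 6. The tree of switches and the space $K_0$

Let $T=(\omega\times\theta)^{<\omega}$ be the set of finite sequences of pairs $(n,\xi)$, $n\in\omega$, $\xi<\theta$; then $|T|=\theta$. The *parent* of $\sigma^\frown(n,\xi)$ is $\sigma$, and its *class* is $n$. Two nodes $\tau\ne\tau'$ are *siblings* if they have the same parent and the same class: $\tau=\sigma^\frown(n,\xi)$, $\tau'=\sigma^\frown(n,\eta)$. (Classes let us always find children of $\sigma$ without any siblings in a given finite set.) Attach to each $\tau\in T\setminus\{\emptyset\}$ two reals $x_\tau,y_\tau$ from the family $\{e_\alpha\}$ of Lemma 6, all of these reals being different. For siblings put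
$$c(\tau,\tau')=1\ \text{ if }\ (x_\tau-x_{\tau'})(y_\tau-y_{\tau'})>0,\qquad c(\tau,\tau')=0\ \text{ otherwise.}$$

Let $\Omega\subset\{0,1\}^T$ be the set of all $g$ such that
$$g(\tau)=g(\tau')=1,\ \ \tau,\tau'\text{ siblings with parent }\sigma\quad\Longrightarrow\quad c(\tau,\tau')=g(\sigma).\tag{7}$$
For instance, let $\tau,\tau'$ be siblings with parent $\emptyset$ and color $1$. Of the eight triples $(g(\emptyset),g(\tau),g(\tau'))$ only $(0,1,1)$ is excluded.

Each instance of (7) involves three coordinates, so $\Omega$ is closed in $\{0,1\}^T$, hence compact. It is infinite, since it contains the indicator function of each single node.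

Let $P$ be the set of finite partial functions $p:T\to\{0,1\}$ with domain closed under initial segments and satisfying (7) for siblings in $\mathrm{dom}\,p$. For $p\in P$ let $[p]=\{g\in\Omega:g\supset p\}$. It is clopen, and nonempty: extend $p$ by $0$ (two siblings with value $1$ are then both in $\mathrm{dom}\,p$, and so is their parent). Conversely, if $g\in\Omega$ and $D\subset T$ is finite and closed under initial segments, then $g|_D\in P$. Note $\emptyset\in P$, $[\emptyset]=\Omega$.

**Definition.** A continuous surjection $\pi:K\to\Omega$ of compact Hausdorff spaces is *irreducible* if $\pi(F)\ne\Omega$ for every proper closed subset $F\subset K$.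

By Gleason's theorem every compact Hausdorff $\Omega$ has a projective cover: an extremally disconnected compact Hausdorff $K$ with an irreducible $\pi:K\to\Omega$. For example, the map $\beta\mathbb N\to\mathbb N\cup\{\infty\}$ which is the identity on $\mathbb N$ and sends everything else to $\infty$ is irreducible: a closed set with full image contains $\mathbb N$, which is dense.

Let $\pi:K_0\to\Omega$ be the Gleason cover of our $\Omega$. It is infinite, because $\Omega$ is. Write $K=K_0$, $K[p]=\pi^{-1}([p])$ (nonempty and clopen), $K[\sigma{=}i]=\{k:\pi(k)(\sigma)=i\}$, and $1_p$ for the indicator of $K[p]$. The sets $K[p]$ need not form a base of $K$, but they are dense among open sets in the following sense.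

**Lemma 8.** Every nonempty open $V\subset K$ contains some $K[p]$, $p\in P$. Given $\sigma\in T$, we may also have $\sigma\in\mathrm{dom}\,p$.

*Proof.* By irreducibility $\pi(K\setminus V)$ is a closed set different from $\Omega$. Let $g\in\Omega$ be outside it. Some basic neighborhood $\{g'\in\Omega:g'|_E=g|_E\}$, $E$ finite, is disjoint from $\pi(K\setminus V)$. Enlarge $E$ to a finite $D$ closed under initial segments and containing $\sigma$, and put $p=g|_D\in P$. If $\pi(k)\in[p]$, then $\pi(k)\notin\pi(K\setminus V)$, so $k\in V$. $\square$

## 7. Gluing $L$ conditions with a prescribed color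

This lemma makes the sets $O_\xi$ of Section 4 meet. If $r_\xi$ has domain $\{\emptyset,(n,\xi)\}$ and values $j$ and $1$, then $r_{\xi_1},\dots,r_{\xi_L}$ have a common extension in $P$ as soon as the nodes $(n,\xi_i)$ have pairwise color $j$, and Lemma 6 with $d=2$ finds such indices: ask $x$ to increase and $y$ to increase (if $j=1$) or decrease (if $j=0$). In general the $r_\xi$ contain finitely many further nodes, and the patterns for all of them must be asked for simultaneously.

**Lemma 9.** Let $\sigma\in T$, $n\in\omega$, $j\in\{0,1\}$, $Z\subset\theta$ with $|Z|=\theta$, and $r_\xi\in P$ $(\xi\in Z)$ with $\sigma\in\mathrm{dom}\,r_\xi$, $r_\xi(\sigma)=j$. For each $L$ there are distinct $\xi_1,\dots,\xi_L\in Z$ with $\bigcup_ir_{\xi_i}\in P$ and $c(\sigma^\frown(n,\xi_i),\sigma^\frown(n,\xi_k))=j$ for $i\ne k$.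

*Proof.* **Step 1.** *We make the conditions look alike.* Let $D_\xi=\mathrm{dom}\,r_\xi\cup\{\sigma^\frown(n,\xi)\}$, a finite set closed under initial segments. By Lemma 7, after thinning, $D_\xi\cap D_\eta=D$ for all $\xi\ne\eta$ in $Z$. Then $D$ is closed under initial segments and contains $\sigma$ and $\emptyset$. Discarding finitely many $\xi$, we have $\sigma^\frown(n,\xi)\notin D$. So $D\subset\mathrm{dom}\,r_\xi$, and after thinning $r_\xi|_D=r$ does not depend on $\xi$. Thin further so that $D_\xi\setminus D=\{\tau_1^\xi,\dots,\tau_N^\xi\}$ has constant size $N$, with $\tau^\xi_1=\sigma^\frown(n,\xi)$, and so that the following data do not depend on $\xi$, for each $l$: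

* whether $\tau^\xi_l\in\mathrm{dom}\,r_\xi$, and if so the value $r_\xi(\tau_l^\xi)$;
* whether the parent of $\tau_l^\xi$ is in $D$, and if so which element of $D$ it is, and the class of $\tau^\xi_l$;
* intervals $I_l\ni x_{\tau_l^\xi}$ and $I_l'\ni y_{\tau_l^\xi}$ with rational endpoints, all $2N$ intervals being pairwise disjoint.

There are countably many possibilities for these data (for a single $\xi$ the $2N$ reals are distinct, so such intervals exist).

**Step 2.** *We ask for the right colors.* Let $j_l=r(\text{parent of }\tau_l^\xi)$ if this parent is in $D$, and $j_l=1$ otherwise. Thus $j_1=r(\sigma)=j$. The tuples $(x_{\tau^\xi_1},y_{\tau^\xi_1},\dots,x_{\tau^\xi_N},y_{\tau^\xi_N})$, $\xi\in Z$, have distinct entries, and different tuples have no common entries, because the sets $D_\xi\setminus D$ are disjoint. By Lemma 6 with $d=2N$ there are $\xi_1,\dots,\xi_L\in Z$ such that, for each $l$, $x_{\tau_l^{\xi_i}}$ increases strictly with $i$, and $y_{\tau_l^{\xi_i}}$ increases strictly with $i$ if $j_l=1$ and decreases strictly if $j_l=0$. (The permutations are the identity or $i\mapsto L+1-i$.)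 So
$$c(\tau_l^{\xi_i},\tau_l^{\xi_k})=j_l\quad\text{whenever }i\ne k\text{ and these two nodes are siblings.}\tag{8}$$
For $l=1$ this is the last assertion of the lemma.

**Step 3.** *The union is a condition.* Let $r^*=\bigcup_ir_{\xi_i}$. For $i\ne k$ we have $\mathrm{dom}\,r_{\xi_i}\cap\mathrm{dom}\,r_{\xi_k}\subset D$, where both functions equal $r$. So $r^*$ is a function, with finite domain closed under initial segments. Let $\tau,\tau'\in\mathrm{dom}\,r^*$ be siblings with parent $\varpi$ and $r^*(\tau)=r^*(\tau')=1$. We must show $c(\tau,\tau')=r^*(\varpi)$.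

If both lie in one $\mathrm{dom}\,r_{\xi_i}$, this holds since $r_{\xi_i}\in P$. Otherwise neither lies in $D$, because $D$ is contained in all the domains. So $\tau=\tau_l^{\xi_i}\in\mathrm{dom}\,r_{\xi_i}\setminus D$ and $\tau'=\tau_{l'}^{\xi_k}\in\mathrm{dom}\,r_{\xi_k}\setminus D$ with $i\ne k$, and $\varpi\in\mathrm{dom}\,r_{\xi_i}\cap\mathrm{dom}\,r_{\xi_k}\subset D$.

If $l=l'$, then $c(\tau,\tau')=j_l=r(\varpi)$ by (8).

If $l\ne l'$, put $\tau''=\tau_{l'}^{\xi_i}$, the counterpart of $\tau'$ in the $i$th condition. By constancy of the data, $\tau''\in\mathrm{dom}\,r_{\xi_i}$, its parent is $\varpi$, its class is that of $\tau'$ (hence that of $\tau$), and $r_{\xi_i}(\tau'')=1$. Also $\tau''\ne\tau$, as $l\ne l'$. So $\tau,\tau''$ are siblings in $\mathrm{dom}\,r_{\xi_i}$ with value $1$, and $c(\tau,\tau'')=r(\varpi)$ because $r_{\xi_i}\in P$. Now $x_{\tau'},x_{\tau''}\in I_{l'}$ and $x_\tau\in I_l$, which is disjoint from $I_{l'}$. So $x_\tau$ compares to $x_{\tau'}$ as to $x_{\tau''}$. The same holds for $y$, with $I'_l,I'_{l'}$. Hence $c(\tau,\tau')=c(\tau,\tau'')=r(\varpi)$. So $r^*\in P$. $\square$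

## 8. $K_0$ has property (R)

**Lemma 10.** Let $p\in P$ and let $U_i$ $(i\in\mathbb N)$ be bounded operators on $C(K_0)$. There is a nonempty clopen $u\subset K_0$ with $U_i(1_u)=0$ on $K_0\setminus K[p]$ for all $i$.

*Proof.* If $p=\emptyset$, then $K[p]=K$ and $u=K$ works. Let $p\ne\emptyset$.

**Step 1.** *We define $\theta$ candidates for $u$.* Choose $n$ such that no node of the form $\sigma^\frown(n,\xi)$ is in the finite set $\mathrm{dom}\,p$, and put
$$q_\xi=p\cup\{(\sigma^\frown(n,\xi),1):\sigma\in\mathrm{dom}\,p\}\qquad(\xi<\theta).$$
The domain is closed under initial segments. A sibling of a new node $\sigma^\frown(n,\xi)$ is $\sigma^\frown(n,\eta)$ with $\eta\ne\xi$, which is not in $\mathrm{dom}\,q_\xi$. So (7) has to be checked only inside $\mathrm{dom}\,p$, and $q_\xi\in P$. We attach a new child to *every* $\sigma\in\mathrm{dom}\,p$ because we do not know in advance at which $\sigma$ a point outside $K[p]$ disagrees with $p$.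

**Step 2.** *It suffices to treat one operator.* For a bounded operator $U$ call $\xi$ *bad* if $U(1_{q_\xi})$ does not vanish identically on $K\setminus K[p]$. We claim that the set of bad $\xi$ has size $<\theta$. Given this, the set of $\xi$ which are bad for some $U_i$ also has size $<\theta$, so some $\xi$ is good for all $U_i$, and we take $u=K[q_\xi]$.

**Step 3.** *If there are $\theta$ bad $\xi$, we collect witnesses at one node.* We have
$$K\setminus K[p]=\bigcup_{\sigma\in\mathrm{dom}\,p}K[\sigma{=}1{-}p(\sigma)].$$
So there are $Z\subset\theta$ of size $\theta$, one $\sigma\in\mathrm{dom}\,p$ and one $m\in\mathbb N$, $m\ge1$, such that for all $\xi\in Z$ the open set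
$$\{|U(1_{q_\xi})|>1/m\}\cap K[\sigma{=}1{-}p(\sigma)]$$
is nonempty. By Lemma 8 it contains $K[r_\xi]$ for some $r_\xi\in P$ with $\sigma\in\mathrm{dom}\,r_\xi$. As $K[r_\xi]$ is nonempty and contained in $K[\sigma{=}1{-}p(\sigma)]$, $r_\xi(\sigma)=1-p(\sigma)$.

**Step 4.** *The witnesses meet, the candidates do not, and (5) is violated.* Take $L>m\|U\|$ and apply Lemma 9 with $j=1-p(\sigma)$. We get $\xi_1,\dots,\xi_L\in Z$ with $r^*=\bigcup_ir_{\xi_i}\in P$ and $c(\sigma^\frown(n,\xi_i),\sigma^\frown(n,\xi_k))=1-p(\sigma)$ for $i\ne k$. The sets $K[q_{\xi_i}]$ are pairwise disjoint: a $g\in[q_{\xi_i}]\cap[q_{\xi_k}]$ would satisfy $g(\sigma)=p(\sigma)$ and $g(\sigma^\frown(n,\xi_i))=g(\sigma^\frown(n,\xi_k))=1$, so by (7) the color would be $p(\sigma)$. On the other hand $K[r^*]$ is nonempty and contained in every $K[r_{\xi_i}]$. For $k\in K[r^*]$ we have $|U(1_{q_{\xi_i}})(k)|>1/m$ for $i=1,\dots,L$, so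
$$\sum_{i=1}^L|U(1_{q_{\xi_i}})(k)|\ge L/m>\|U\|,$$
which contradicts (5). $\square$

*Proof of Theorem 2.* Let $V\subset K_0$ be nonempty and open. By Lemma 8 it contains some $K[p]$, and the $u$ of Lemma 10 satisfies $U_i(1_u)=0$ off $K[p]$, hence off $V$. So $K_0$ has (R). It is infinite, compact, Hausdorff and extremally disconnected. Lemma 5 gives the theorem, and Corollary 3 follows as shown in Section 2. $\square$

## 9. Domains with separable dual

For Theorem 4 we use the following: by Lewis–Stegall (J. Funct. Anal. 12 (1973)) and Stegall (Trans. AMS 176 (1973)), the dual of a separable infinite-dimensional $\mathcal L_\infty$-space is isomorphic to $\ell_1$ or to $C[0,1]^*$. Since $\ell_1$ is separable and $C[0,1]^*$ is not, this is the equivalence stated in condition 1. The implication from 2 to 3 is trivial, as $K_0$ is extremally disconnected.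

**From 3 to 1.** *We transfer the Rademacher measures.* If $X^*$ is nonseparable, let $B:C[0,1]^*\to X^*$ be an isomorphism onto and $\rho_j'=B(\rho_j)/\|B(\rho_j)\|$, with $\rho_j$ as in (3). Since $\|B(\rho_j)\|\ge\|B^{-1}\|^{-1}$,
$$\Big\|\sum a_j\rho'_j\Big\|\le\|B\|\Big(\sum\frac{|a_j|^2}{\|B(\rho_j)\|^2}\Big)^{1/2}\le\|B\|\,\|B^{-1}\|\Big(\sum|a_j|^2\Big)^{1/2}.$$
By Theorem 2 with $Z=c_0$, condition 3 fails.

**From 1 to 2: where the direct definition breaks.** Let $A:\ell_1\to X^*$ be an isomorphism onto. The natural map sends $T\in\mathfrak L(X,C(K))$ to the operator on $c_0$ with functionals $A^{-1}T_k\in\ell_1=c_0^*$. But $A^{-1}$ need not be weak*-continuous, and then $k\mapsto A^{-1}T_k$ need not be weak*-continuous. Take $X=c$, the space of convergent sequences, and $A:\ell_1\to c^*$ with $Ae_0=\lim$, $Ae_n=\delta_n$ for $n\ge1$ (index $\ell_1$ and $c_0$ by $0,1,2,\dots$). Let $T:c\to\ell_\infty=C(\beta\mathbb N)$, $\mathbb N=\{1,2,\dots\}$, be the inclusion. Then $T_n=\delta_n$ for $n\in\mathbb N$ and $T_k=\lim$ for $k\in\beta\mathbb N\setminus\mathbb N$. So the coordinate functions of $A^{-1}T_k$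 are $a_n=1_{\{n\}}$ for $n\ge1$, which are continuous, and $a_0=1_{\beta\mathbb N\setminus\mathbb N}$, which is not. However, $\beta\mathbb N\setminus\mathbb N$ is nowhere dense, and off this set $a_0$ agrees with the continuous function $0$. In an extremally disconnected space such a correction is always possible.

**Lemma 11.** Let $K$ be compact Hausdorff and extremally disconnected. Each bounded Borel function $g$ on $K$ agrees off a meager set with a unique $\hat g\in C(K)$, and $|\hat g|\le\sup|g|$.

*Proof.* By the Baire category theorem the complement of a meager set is dense. This gives uniqueness and the bound, and also shows that $g\mapsto\hat g$ is linear wherever it is defined. Existence: every Borel set differs from an open set by a meager set (a textbook fact), and an open set differs from its closure, which is clopen, by a nowhere dense set. So $\hat g$ exists if $g$ is the indicator of a Borel set, hence if $g$ is simple. In general let simple Borel functions $s_n$ converge to $g$ uniformly. Then $\|\hat s_n-\hat s_m\|\le\|s_n-s_m\|_\infty$, so $(\hat s_n)$ converges uniformly to some $\hat g\in C(K)$,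 which agrees with $g$ off a countable union of meager sets. $\square$

**From 1 to 2: proof.** Let $K$ be extremally disconnected and compact.

**Step 1.** *We define $\Theta:\mathfrak L(X,C(K))\to\mathfrak L(c_0,C(K))$.* Let $T\in\mathfrak L(X,C(K))$. The map $k\mapsto T_k$ is weak*-continuous. As $X^*$ is norm separable, each norm-open set in $X^*$ is a countable union of closed balls, and these are weak*-closed. So preimages of norm-open sets under $k\mapsto T_k$ are Borel, and $a_n(k)=(A^{-1}T_k)_n$ is a Borel function, bounded by $\|A^{-1}\|\,\|T\|$. Put $\Theta(T)e_n=\hat a_n$. Off one meager set, $\hat a_n(k)=a_n(k)$ for all $n$. For finitely supported $h$ and such $k$,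
$$\Big|\sum h_n\hat a_n(k)\Big|\le\|h\|_\infty\sum_n|a_n(k)|\le\|h\|_\infty\|A^{-1}\|\,\|T\|.$$
This holds on a dense set, so everywhere by continuity. Hence $\Theta(T)$ extends to an element of $\mathfrak L(c_0,C(K))$ of norm at most $\|A^{-1}\|\,\|T\|$, and
$$\Theta(T)_k=A^{-1}T_k\quad\text{off a meager set.}\tag{9}$$
By linearity of $g\mapsto\hat g$, $\Theta$ is linear.

**Step 2.** *We define $\Xi$ in the other direction.* Let $S\in\mathfrak L(c_0,C(K))$ and $x\in X$. In $\ell_1$ we have $S_k=\sum_n(Se_n)(k)\,e_n$ with norm convergence, so
$$b_x(k)=\langle AS_k,x\rangle=\sum_n(Se_n)(k)\,\langle Ae_n,x\rangle$$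
is a pointwise limit of continuous functions, hence Borel, and $|b_x|\le\|A\|\,\|S\|\,\|x\|$. Put $\Xi(S)x=\hat b_x$. By Lemma 11, $\Xi(S)\in\mathfrak L(X,C(K))$, and $\Xi$ is linear with $\|\Xi(S)\|\le\|A\|\,\|S\|$. For $x$ in a countable dense subset of $X$ we have $(\Xi(S)x)(k)=\langle AS_k,x\rangle$ for all $k$ off one meager set. Both sides are continuous in $x$, so
$$\Xi(S)_k=AS_k\quad\text{off a meager set.}\tag{10}$$

**Step 3.** *The two maps are inverse to each other.* By (9) and (10), $(\Theta\Xi S)_k=A^{-1}AS_k=S_k$ and $(\Xi\Theta T)_k=AA^{-1}T_k=T_k$ off meager sets. So for each $z\in c_0$ the continuous functions $(\Theta\Xi S)z$ and $Sz$ agree on a dense set, hence are equal. The same holds for $(\Xi\Theta T)x$ and $Tx$, $x\in X$. Thus $\Theta\Xi=\mathrm{id}$ and $\Xi\Theta=\mathrm{id}$, and $\mathfrak L(X,C(K))\cong\mathfrak L(c_0,C(K))$. This completes the proof of Theorem 4. $\square$
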